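\title{Minimal cocycle twists of connected solvable algebraic groups}


\begin{abstract}
Let $G$ be a connected solvable affine algebraic group over $\mathbb{C}$ and let $J$ be a minimal Hopf $2$-cocycle for its coordinate Hopf algebra $\mathcal{O}(G)$. We prove that the twisted algebra $\mathcal{O}(G)_J$ is generated by a twisted group algebra of the character lattice of $G$ and by a vector space $V$, of the dimension of the unipotent radical, such that commutators in $V$ are scalars and each character is an eigenvector for commutation with $V$. No localization is needed. The proof uses the action of $G$ on $\mathcal{O}(G)_J$ by right translations, for which every nonzero stable subspace contains a unit.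
\end{abstract}

\section{Introduction}

\subsection{Twisted coordinate algebras}

We work over $\mathbb{C}$; algebras are associative and unital, and $[a,b]=ab-ba$. For an affine algebraic group $G$, the coordinate ring $\mathcal{O}(G)$ is a Hopf algebra with comultiplication $(\Delta f)(g,h)=f(gh)$ and counit $\varepsilon(f)=f(1)$. We use Sweedler's notation $\Delta f=f_1\otimes f_2$, $(\Delta\otimes 1)\Delta f=f_1\otimes f_2\otimes f_3$, with the summation sign omitted. Linear maps $\mathcal{O}(G)\otimes\mathcal{O}(G)\to\mathbb{C}$ form an algebra under the convolution product $(J*J')(a,b)=J(a_1,b_1)J'(a_2,b_2)$, with unit $\varepsilon\otimes\varepsilon$.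

A \emph{Hopf $2$-cocycle} for $\mathcal{O}(G)$ is a convolution-invertible linear map $J:\mathcal{O}(G)\otimes\mathcal{O}(G)\to\mathbb{C}$ such that
\[
J(a_1,b_1)J(a_2b_2,c)=J(b_1,c_1)J(a,b_2c_2),\qquad J(a,1)=J(1,a)=\varepsilon(a).
\]
The \emph{one-sided twist} $\mathcal{O}(G)_J$ is the vector space $\mathcal{O}(G)$ with the product
\[
f\cdot_J f'=J(f_1,f'_1)\,f_2f'_2 .
\]
The first identity makes this product associative, and the second makes $1$ its unit. Thus $\mathcal{O}(G)_J$ is a noncommutative version of the variety $G$. Two cases show what to expect.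

\begin{itemize}
\item Let $G=T$ be a torus with character lattice $\Lambda$. The characters $x_\lambda$, $\lambda\in\Lambda$, form a basis of $\mathcal{O}(T)$, and $\Delta x_\lambda=x_\lambda\otimes x_\lambda$. A Hopf $2$-cocycle is then a normalized group $2$-cocycle $\eta(\lambda,\mu)=J(x_\lambda,x_\mu)\in\mathbb{C}^\times$, and $x_\lambda\cdot_Jx_\mu=\eta(\lambda,\mu)x_{\lambda+\mu}$. So $\mathcal{O}(T)_J$ is a twisted group algebra of $\Lambda$.
\item Let $G=\mathbb{G}_a^2$, $\mathcal{O}(G)=\mathbb{C}[p,q]$, and $J(f,f')=\sum_j\frac1{j!}(\partial_p^jf)(0)\,(\partial_q^jf')(0)$. Both sides of the cocycle identity are the value at $0$ of $\exp(\partial_p\otimes\partial_q\otimes1+\partial_p\otimes1\otimes\partial_q+1\otimes\partial_p\otimes\partial_q)(a\otimes b\otimes c)$, and inserting the sign $(-1)^j$ gives the convolution inverse. Here $f\cdot_Jf'=\sum_j\frac1{j!}\,\partial_p^jf\,\partial_q^jf'$, so $[p,q]=1$, the twisted products $q^{b}\cdot_Jp^{a}=q^bp^a$ form a basis, and $\mathcal{O}(G)_J$ is the first Weyl algebra.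
\end{itemize}

Two cocycles $J,J'$ are \emph{gauge equivalent} if $J'(a,b)=\chi(a_1)\chi(b_1)J(a_2,b_2)\chi^{-1}(a_3b_3)$ for a convolution-invertible $\chi:\mathcal{O}(G)\to\mathbb{C}$ with $\chi(1)=1$; then $a\mapsto\chi(a_1)a_2$ is an isomorphism $\mathcal{O}(G)_{J'}\to\mathcal{O}(G)_J$. If $H\subset G$ is a closed subgroup with restriction map $\pi:\mathcal{O}(G)\to\mathcal{O}(H)$, a cocycle $J_H$ for $\mathcal{O}(H)$ gives the cocycle $J_H\circ(\pi\otimes\pi)$ for $\mathcal{O}(G)$. The cocycle $J$ is \emph{minimal} if it is not gauge equivalent to a cocycle of this form with $H\neq G$: it uses all of $G$. If $J=J_H\circ(\pi\otimes\pi)$, then $\pi(f\cdot_Jf')=\pi(f)\cdot_{J_H}\pi(f')$, so $\ker\pi$ is an ideal of $\mathcal{O}(G)_J$. Hence $J$ is minimal whenever $\mathcal{O}(G)_J$ is simple. We shall use the following known fact without proof.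

\medskip
\noindent\textbf{(S)}\quad \emph{For $G$ connected solvable, $J$ is minimal if and only if $\mathcal{O}(G)_J$ is a simple algebra.}
\medskip

It is also known that, for $G$ connected solvable, $\mathcal{O}(G)_J$ is an iterated Ore extension of a twisted group algebra of a lattice, hence a Noetherian domain. A Noetherian domain $B$ satisfies the Ore condition, so it has a quotient division ring $\operatorname{Frac}(B)$.

\subsection{The model algebras}

The two examples above belong to one family. Consider data $(\Lambda,\eta;V,\ell,\omega)$ consisting of a lattice $\Lambda$ (a free abelian group of finite rank), a $2$-cocycle $\eta:\Lambda\times\Lambda\to\mathbb{C}^\times$, a finite-dimensional vector space $V$, a linear map $\ell:V\to\operatorname{Hom}(\Lambda,\mathbb{C})$, and an alternating bilinear form $\omega$ on $V$. The twisted group algebra $\mathbb{C}^\eta[\Lambda]$ has basis $e_\lambda$ and product $e_\lambda e_\mu=\eta(\lambda,\mu)e_{\lambda+\mu}$. The algebra $A(\Lambda,\eta;V,\ell,\omega)$ is generated by $\mathbb{C}^\eta[\Lambda]$ and $V$ subject to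
\begin{equation}\label{eq:model}
vw-wv=\omega(v,w),\qquad ve_\lambda-e_\lambda v=\ell(v)(\lambda)\,e_\lambda\qquad(v,w\in V,\ \lambda\in\Lambda).
\end{equation}
It is an iterated differential Ore extension of $\mathbb{C}^\eta[\Lambda]$, hence a Noetherian domain. The three ingredients measure three kinds of noncommutativity: $\eta$ among the $e_\lambda$, $\omega$ inside $V$, and $\ell$ between the two. The first Weyl algebra is $A(0,1;\mathbb{C}^2,0,\omega_{\mathrm{std}})$, and the algebra $\mathcal{D}(\mathbb{G}_m)$ of differential operators on $\mathbb{G}_m$, generated by $x^{\pm1}$ and $x\,d/dx$, is $A(\mathbb{Z},1;\mathbb{C},\ell,0)$ with $\ell(1)(1)=1$. Put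
\begin{align*}
K_V&=\{v\in V:\omega(v,\cdot)=0,\ \ell(v)=0\},\\
K_\Lambda&=\{\lambda\in\Lambda:\eta(\lambda,\mu)=\eta(\mu,\lambda)\text{ for all }\mu\in\Lambda,\ \ell(v)(\lambda)=0\text{ for all }v\in V\}.
\end{align*}
These record the central generators: $v\in K_V$ commutes with $V$ and all $e_\mu$, and so does $e_\lambda$ for $\lambda\in K_\Lambda$. The data are \emph{jointly nondegenerate} if $K_V=0$ and $K_\Lambda=0$; equivalently, the center of $A(\Lambda,\eta;V,\ell,\omega)$ is $\mathbb{C}$. It is known that every jointly nondegenerate algebra of this family is isomorphic to $\mathcal{O}(G_0)_{J_0}$ for some connected commutative group $G_0$ and some minimal cocycle $J_0$.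

\subsection{The problem and the result}

Do noncommutative solvable groups produce new simple algebras? The following two questions come from \cite{Gelaki}. Let $G$ be a connected solvable affine algebraic group and $J$ a minimal Hopf $2$-cocycle for $\mathcal{O}(G)$.
\begin{enumerate}
\item[(1)] Are there jointly nondegenerate data with $\operatorname{rank}\Lambda+\dim V=\dim G$ such that $\mathcal{O}(G)_J\cong A(\Lambda,\eta;V,\ell,\omega)$?
\item[(2)] Are there jointly nondegenerate data with $\operatorname{rank}\Lambda+\dim V=\dim G$ such that $\operatorname{Frac}(\mathcal{O}(G)_J)\cong\operatorname{Frac}(A(\Lambda,\eta;V,\ell,\omega))$ as algebras?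
\end{enumerate}

One reason to expect (2) but to doubt (1) is the following. To bring an iterated Ore extension to the form \eqref{eq:model}, one corrects the generators one at a time, and the typical move replaces a relation $[a,b]=z$ by $[a,z^{-1}b]=1$. This needs $z^{-1}$. For instance, in the enveloping algebra of the Heisenberg Lie algebra $[p,q]=z$ all commutators lie in the proper ideal generated by $z$, so no two elements have commutator $1$ until $z$ is inverted. Simplicity of the whole algebra does not settle the matter at once, because the corrections take place in subalgebras that are not simple. Nevertheless both answers are positive.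

\begin{theorem}\label{thm:main}
Let $G$ be a connected solvable affine algebraic group, $T$ a maximal torus, $U$ the unipotent radical, and $J$ a minimal Hopf $2$-cocycle for $\mathcal{O}(G)$. Then $\mathcal{O}(G)_J\cong A(\Lambda,\eta;V,\ell,\omega)$ for some jointly nondegenerate data with $\Lambda=X(T)$, $\eta=J|_{\Lambda\times\Lambda}$ and $\dim V=\dim U$. In particular $\operatorname{rank}\Lambda+\dim V=\dim G$.
\end{theorem}

Here $X(T)$ is the character lattice of $T$, which is identified with the set of characters of $G$ inside $\mathcal{O}(G)$ (Section~\ref{sec:action}). The theorem answers (1). Isomorphic Noetherian domains have isomorphic quotient division rings, so the same data answer (2):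

\begin{corollary}\label{cor:frac}
In the situation of Theorem~\ref{thm:main} there are jointly nondegenerate data with $\operatorname{rank}\Lambda+\dim V=\dim G$ such that $\operatorname{Frac}(\mathcal{O}(G)_J)\cong\operatorname{Frac}(A(\Lambda,\eta;V,\ell,\omega))$.
\end{corollary}

If $G$ is unipotent, then $\Lambda=0$ and joint nondegeneracy says that $\omega$ is nondegenerate, so $\dim G=2n$ and $\mathcal{O}(G)_J$ is the $n$-th Weyl algebra. In general, the theorem and the known fact on commutative groups show that $\mathcal{O}(G)_J$ is isomorphic, as an algebra, to a minimal twist of a connected commutative group.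

\subsection{The idea of the proof}

The twist uses the left tensor factor of $\Delta$, so right translations remain automorphisms of $\mathcal{O}(G)_J$. The $U$-invariants are spanned by the characters of $G$, which are units of $\mathcal{O}(G)_J$. It follows that every nonzero $G$-stable subspace contains a unit. If the element $z$ by which we want to divide is taken from a $G$-stable subspace, it can therefore be chosen invertible, and no localization is needed. Section~\ref{sec:action} sets up this action, and Section~\ref{sec:slices} shows the method on the affine group of the line. Section~\ref{sec:two} proves two structure results for algebras with such an action. Section~\ref{sec:structure} applies them to $\mathcal{O}(G)_J$ for an arbitrary $J$ and reaches relations of the form \eqref{eq:model} with coefficients in a central subalgebra. Minimality enters only in Section~\ref{sec:proof}, through (S), to show that this subalgebra is $\mathbb{C}$.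

\section{The action by right translations}\label{sec:action}

\subsection{Rational modules}

From now on $G$ is connected solvable, $U$ is its unipotent radical with Lie algebra $\mathfrak{u}$, and $T$ is a maximal torus. Then $G=T\ltimes U$, so $G/U\cong T$. Characters of $G$ are trivial on $U$, and restriction identifies them with $\Lambda=X(T)$, a lattice of rank $\dim T$ that we write additively.

A $G$-module is \emph{rational} if it is a union of finite-dimensional algebraic representations. Submodules and quotients of rational modules are rational. We use three textbook facts about a rational $G$-module $M$.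
\begin{enumerate}
\item[(R1)] $M$ is the direct sum of its $T$-weight spaces $\{m:tm=\gamma(t)m\ \text{for all } t\in T\}$, $\gamma\in\Lambda$. Hence a $T$-stable subspace contains the weight components of its elements, and a weight vector in a quotient of $M$ lifts to a weight vector of the same weight.
\item[(R2)] (Kolchin) If $M\neq0$, then $M^U\neq0$. Since $U$ is normal, $M^U$ is $G$-stable, so it contains a weight vector.
\item[(R3)] Each $\xi\in\mathfrak{u}$ acts on $M$ locally nilpotently, $\exp(t\xi)\in U$ acts by $\sum_jt^j\xi^j/j!$, and $g\xi g^{-1}=\operatorname{Ad}(g)\xi$ as operators on $M$. In particular $\ker\xi$ is the space of invariants of the subgroup $\exp(\mathbb{C}\xi)$.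
\end{enumerate}
An operator $\phi$ is \emph{locally nilpotent} if every vector is killed by some power of $\phi$.

\begin{lemma}\label{lem:nilp}
Let $M$ be a rational $U$-module and $\phi$ a linear operator on $M$ that commutes with $U$ and kills $M^U$. Then $\phi$ is locally nilpotent.
\end{lemma}

\begin{proof}
Put $F_{-1}=0$ and $F_i=\{m\in M:um-m\in F_{i-1}\text{ for all }u\in U\}$, so $F_0=M^U$. By (R2), a finite-dimensional submodule has a flag of submodules $0=M_0\subset M_1\subset\cdots$ with $U$ acting trivially on the quotients, and induction gives $M_j\subset F_{j-1}$. So $M=\bigcup_iF_i$. We claim $\phi F_i\subset F_{i-1}$. This holds for $i=0$. If $i\ge1$ and $m\in F_i$, then $u\phi m-\phi m=\phi(um-m)\in\phi F_{i-1}\subset F_{i-2}$ for all $u$, so $\phi m\in F_{i-1}$. Hence $\phi^{i+1}F_i=0$.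
\end{proof}

A \emph{$G$-algebra} is an algebra $B$ with a rational action of $G$ by automorphisms. Then $\mathfrak{u}$ acts on $B$ by derivations. The following property carries the whole proof.

\begin{definition}\label{def:type}
Let $S\subset\Lambda$ be a subgroup. A $G$-algebra $B$ is \emph{of type $S$} if $B^U=\bigoplus_{\rho\in S}\mathbb{C}x_\rho$, where each $x_\rho$ is a unit of $B$ of weight $\rho$.
\end{definition}

In such an algebra $x_\rho x_\sigma$ is a nonzero $U$-invariant of weight $\rho+\sigma$, so $x_\rho x_\sigma\in\mathbb{C}^\times x_{\rho+\sigma}$; in the same way $x_\rho^{-1}\in\mathbb{C}^\times x_{-\rho}$. If $B'\subset B$ is a $G$-stable subalgebra with $B'^U=\bigoplus_{\rho\in S'}\mathbb{C}x_\rho$ for a subgroup $S'\subset S$, then $B'$ is of type $S'$, since it contains the inverses of these $x_\rho$. A weight vector in $B^U$ is a multiple of some $x_\rho$, so (R2) gives: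

\begin{lemma}\label{lem:unit}
If $B$ is of type $S$, every nonzero $G$-stable subspace of $B$ contains some $x_\rho$, $\rho\in S$.
\end{lemma}

\subsection{The twisted algebra as a $G$-algebra}

Let $J$ be any Hopf $2$-cocycle for $\mathcal{O}(G)$ and $A=\mathcal{O}(G)_J$. Let $G$ act on $\mathcal{O}(G)$ by $(g\cdot f)(h)=f(hg)$, that is, $g\cdot f=f_1\,f_2(g)$. This action is rational. Let $x_\lambda\in\mathcal{O}(G)$ be the character of $G$ that corresponds to $\lambda\in\Lambda$, and put $\eta(\lambda,\mu)=J(x_\lambda,x_\mu)$.

\begin{proposition}\label{prop:Atype}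
$A$ is a $G$-algebra of type $\Lambda$. More precisely, $A^U=\bigoplus_\lambda\mathbb{C}x_\lambda=\mathbb{C}^\eta[\Lambda]$ and $g\cdot x_\lambda=\lambda(g)x_\lambda$.
\end{proposition}

\begin{proof}
We have $\Delta(f\cdot_Jf')=J(f_1,f_1')f_2f_2'\otimes f_3f_3'=(f_1\cdot_Jf_1')\otimes f_2f_2'$. Evaluating the second factor at $g$ gives $g\cdot(f\cdot_Jf')=(g\cdot f)\cdot_J(g\cdot f')$. The $U$-invariants are the regular functions on $G/U\cong T$, with basis the $x_\lambda$. Since $\Delta x_\lambda=x_\lambda\otimes x_\lambda$, we get $g\cdot x_\lambda=\lambda(g)x_\lambda$ and $x_\lambda\cdot_Jx_\mu=\eta(\lambda,\mu)x_{\lambda+\mu}$, and $J*J^{-1}=\varepsilon\otimes\varepsilon$ gives $\eta(\lambda,\mu)J^{-1}(x_\lambda,x_\mu)=1$, so $\eta(\lambda,\mu)\neq0$. The cocycle identity for $J$ restricts to the cocycle identity for $\eta$. As $x_0=1$, a multiple of $x_{-\lambda}$ is inverse to $x_\lambda$.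
\end{proof}

Two further facts use the coalgebra structure. Recall that a subcoalgebra is a subspace $Y$ with $\Delta Y\subset Y\otimes Y$, and that every finite subset of $\mathcal{O}(G)$ lies in a finite-dimensional subcoalgebra. The first fact will let us split $A$ into generalized eigenspaces. For a commuting family of operators $(\phi_i)$ and scalars $(c_i)$, the \emph{joint generalized eigenspace} is the set of vectors killed, for each $i$, by some power of $\phi_i-c_i$.

\begin{lemma}\label{lem:LF}
Let $M\subset A$ be a $G$-stable subspace and $(\phi_i)$ a commuting family of linear operators on $M$ that commute with $G$. Then $M$ is the direct sum of the joint generalized eigenspaces of $(\phi_i)$, and these are $G$-stable.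
\end{lemma}

\begin{proof}
Let $\phi$ be one of the operators and $Y$ a finite-dimensional subcoalgebra with basis $(c_j)$. We show $\phi(M\cap Y)\subset M\cap Y$. For $m\in M\cap Y$ write $\Delta m=\sum_jm_j\otimes c_j$, so $g\cdot m=\sum_jc_j(g)m_j$. The functions $c_j$ are linearly independent, so each $m_j$ is a linear combination of translates $g\cdot m$ and lies in $M$. Now
\[
\phi(m)(g)=(g\cdot\phi(m))(1)=\phi(g\cdot m)(1)=\sum_jc_j(g)\,\phi(m_j)(1),
\]
so $\phi(m)=\sum_j\phi(m_j)(1)\,c_j\in Y$. Thus $M$ is a union of finite-dimensional subspaces $M\cap Y$ stable under the whole family, and each of them decomposes. The generalized eigenspaces are $G$-stable because the $\phi_i$ commute with $G$.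
\end{proof}

The second fact will give the dimension count. If an algebra $B$ is generated by a finite-dimensional subspace $Y\ni1$, and $Y^N$ is the span of $N$-fold products of elements of $Y$, the \emph{Gelfand--Kirillov dimension} of $B$ is $\operatorname{GKdim}B=\limsup_N\log(\dim Y^N)/\log N$. It does not depend on $Y$, and for the coordinate ring of an irreducible affine variety it equals the dimension of the variety.

\begin{lemma}\label{lem:GK}
$A$ is finitely generated and $\operatorname{GKdim}A=\dim G$.
\end{lemma}

\begin{proof}
Let $Y\ni1$ be a finite-dimensional subcoalgebra that generates the commutative algebra $\mathcal{O}(G)$, and let $Y^N$ be its powers for the commutative product. They are subcoalgebras, since $\Delta$ is multiplicative. The formula $f\cdot_Jf'=J(f_1,f_1')f_2f_2'$ gives $Y^N\cdot_JY\subset Y^{N+1}$, and the formula $ff'=J^{-1}(f_1,f_1')\,f_2\cdot_Jf_2'$ gives the reverse inclusion. By induction, the span of the $N$-fold twisted products of elements of $Y$ is $Y^N$. Hence $Y$ generates $A$, and $\operatorname{GKdim}A=\operatorname{GKdim}\mathcal{O}(G)=\dim G$.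
\end{proof}

From now on, juxtaposition in $A$ denotes the twisted product.

\section{Slices, and the affine group of the line}\label{sec:slices}

A \emph{slice} for a derivation $D$ is an element $s$ with $Ds=1$. A slice splits off one variable.

\begin{lemma}\label{lem:slice}
Let $D$ be a locally nilpotent derivation of an algebra $B$, let $B_0=\ker D$, and let $Ds=1$. Then $B$ is a free left $B_0$-module with basis $1,s,s^2,\dots$.
\end{lemma}

\begin{proof}
For $z\in B_0$ we have $D(zs^j)=jzs^{j-1}$. Applying $D^N$ to a relation $\sum_{j\le N}z_js^j=0$ gives $N!\,z_N=0$, which proves freeness. We show $\ker D^{N+1}\subset\sum_{j\le N}B_0s^j$ by induction on $N$: if $D^{N+1}a=0$, then $z=D^Na\in B_0$ and $a-\frac1{N!}zs^N\in\ker D^N$.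
\end{proof}

Slices need not exist. On $\mathbb{C}[z,y]$ the derivation $z\,\partial/\partial y$ is locally nilpotent, and its image lies in the ideal $(z)$; a slice $z^{-1}y$ appears only after localization. In an algebra of type $S$ the obstruction disappears.

\begin{lemma}\label{lem:eqslice}
Let $B$ be of type $S$ and let $D\ne0$ be a derivation of $B$ that kills $B^U$ and satisfies $gDg^{-1}=\alpha(g)D$ $(g\in G)$ for some $\alpha\in\Lambda$. Then $D$ is locally nilpotent and has a slice.
\end{lemma}

\begin{proof}
Since $\alpha$ is trivial on $U$, Lemma~\ref{lem:nilp} shows that $D$ is locally nilpotent. Let $I=D(\ker D^2)$. It is nonzero: take $a$ with $Da\ne0$ and the largest $j$ with $D^ja\neq0$; then $D^{j-1}a\in\ker D^2$ and $D^ja\in I$. It is $G$-stable, because $g$ preserves $\ker D^2$ and $g(Da)=\alpha(g)D(ga)$. By Lemma~\ref{lem:unit}, $x_\rho=Da$ for some $\rho\in S$ and $a\in B$. As $x_\rho^{-1}\in B^U\subset\ker D$, we get $D(x_\rho^{-1}a)=x_\rho^{-1}Da=1$.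
\end{proof}

\begin{example}\label{ex:affine}
Let $G$ be the group of matrices $\left(\begin{smallmatrix}x&y\\0&1\end{smallmatrix}\right)$, so $\mathcal{O}(G)=\mathbb{C}[x^{\pm1},y]$, $T=\{y=0\}$, $U=\{x=1\}$ and $\Lambda=\mathbb{Z}$. Right translation by $\left(\begin{smallmatrix}t&u\\0&1\end{smallmatrix}\right)$ sends $x\mapsto tx$ and $y\mapsto y+ux$. So $x=x_1$ has weight $1$, $y$ has weight $0$, and the generator $\xi$ of $\mathfrak{u}$ acts by $\xi x=0$, $\xi y=x$. We determine $A=\mathcal{O}(G)_J$ for every $J$ without computing with $J$.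

Each $x_n$ is a nonzero multiple of the power $x^n$ taken in $A$, so $A^U=\ker\xi$ has basis $x^n$, $n\in\mathbb{Z}$. The element $\xi y=x$ is not $1$, but it is a unit of $A$, so $s=x^{-1}y$ is a slice for $\xi$, and the elements $x^ns^j$ form a basis of $A$ by Lemma~\ref{lem:slice}. Next, $\xi[y,x]=[x,x]=0$, so $[y,x]$ is a $U$-invariant of weight $1$:
\[
[y,x]=cx\quad\text{for some }c\in\mathbb{C},\qquad\text{that is,}\qquad x^{-1}yx=y+c .
\]
It follows that $s^j=x^{-j}(y-(j-1)c)\cdots(y-c)y$, so the elements $x^ny^j$ also form a basis, and $[y,x_n]=nc\,x_n$. Hence $A\cong A(\mathbb{Z},\eta;\mathbb{C}y,\ell,0)$ with $\ell(y)(1)=c$.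

If $c=0$, then $A$ is a commutative ring that is not a field, and $J$ is not minimal by (S). If $c\ne0$, the data are jointly nondegenerate, and rescaling $y$ gives $A\cong\mathcal{D}(\mathbb{G}_m)$. In this case $A$ is simple, so $J$ is minimal. Indeed, $\operatorname{ad}y$ acts on $x^n\mathbb{C}[y]$ by $nc$, so a nonzero ideal contains some $x^np(y)\ne0$, hence $p(y)$, and the operation $p(y)\mapsto x^{-1}p(y)x-p(y)=p(y+c)-p(y)$ lowers the degree by one until a nonzero constant is reached.
\end{example}

The example shows both mechanisms of the proof. Lemma~\ref{lem:unit} produces slices inside the algebra, and a commutator that is $U$-invariant and has a definite weight is a scalar multiple of a known unit.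

\begin{example}\label{ex:exists}
The case $c\neq0$ occurs. In this example only, juxtaposition is the commutative product. Grade $\mathcal{O}(G)$ by $\deg x=\deg y=1$, write $\partial=\partial/\partial y$, and define an operator $\Phi$ on $\mathcal{O}(G)\otimes\mathcal{O}(G)=\mathcal{O}(G\times G)$ by $\Phi(f\otimes f')=(1+\partial)^df\otimes f'$ for $f'$ homogeneous of degree $d\in\mathbb{Z}$. It is invertible, since $\partial$ is locally nilpotent. Right translations preserve the degree and commute with $\partial$, so $\Phi^{\pm1}$ commutes with the right translations of $G\times G$. An operator $\Psi$ with this property satisfies $\Psi(F)=j(F_1)F_2$ with $j=\varepsilon\circ\Psi$, as one sees by evaluating $\Psi(g\cdot F)=g\cdot\Psi(F)$ at the identity. Put $J=\varepsilon\circ\Phi$ and $J'=\varepsilon\circ\Phi^{-1}$. Applying $\varepsilon$ to $\Phi^{-1}\Phi=\Phi\Phi^{-1}=1$ shows that $J'$ is the convolution inverse of $J$, and $f\cdot_Jf'=((1+\partial)^df)\,f'$. For $f',f''$ homogeneous of degrees $d',d''$, both $(f\cdot_Jf')\cdot_Jf''$ and $f\cdot_J(f'\cdot_Jf'')$ equal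
\[
\sum_{j\ge0}\binom{d''}{j}\bigl((1+\partial)^{d'+d''-j}f\bigr)\,(\partial^jf')\,f'' :
\]
the first by the Leibniz rule and the binomial expansion of $\bigl((1+\partial\otimes1)+1\otimes\partial\bigr)^{d''}$, the second because $(\partial^jf')f''$ has degree $d'+d''-j$. Applying $\varepsilon$ to this associativity gives the cocycle identity, and $J(f,1)=J(1,f)=\varepsilon(f)$. Finally $y\cdot_Jx-x\cdot_Jy=(y+1)x-xy=x$, so $c=1$.
\end{example}

\section{Two structure results for algebras of type $S$}\label{sec:two}

\subsection{Ordered monomials}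

For elements $v_1,\dots,v_k$ of an algebra and $\nu\in\mathbb{N}^k$ write $v^\nu=v_1^{\nu_1}\cdots v_k^{\nu_k}$, $|\nu|=\sum_i\nu_i$, $\nu!=\prod_i\nu_i!$, and let $\epsilon_i$ be the $i$-th unit vector. If $D$ is a derivation with $Dz=0$ and all $Dv_i$ scalars, the Leibniz rule gives
\begin{equation}\label{eq:leibniz}
D(zv^\nu)=\sum_i\nu_i\,(Dv_i)\,zv^{\nu-\epsilon_i},
\end{equation}
whether or not the $v_i$ commute. So such derivations act on ordered monomials as constant-coefficient vector fields act on polynomials, and we may integrate.

\begin{lemma}[Polynomial Poincar\'e lemma]\label{lem:poincare}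
Let $M$ be a vector space and let $f_1,\dots,f_k\in M\otimes\mathbb{C}[t_1,\dots,t_k]$ satisfy $\partial_if_j=\partial_jf_i$, where $\partial_i=\partial/\partial t_i$. Then there is $b\in M\otimes\mathbb{C}[t_1,\dots,t_k]$ with $\partial_ib=f_i$ for all $i$.
\end{lemma}

\begin{proof}
Put $b=\int_0^1\sum_it_if_i(\tau t)\,d\tau$. Then
\[
\partial_jb=\int_0^1\Bigl(f_j(\tau t)+\tau\sum_it_i(\partial_if_j)(\tau t)\Bigr)d\tau=\int_0^1\frac{d}{d\tau}\bigl(\tau f_j(\tau t)\bigr)d\tau=f_j.\qedhere
\]
\end{proof}

The Weyl algebra $W_n$ has generators $p_1,\dots,p_n,q_1,\dots,q_n$ with $[p_i,q_j]=\delta_{ij}$ and $[p_i,p_j]=[q_i,q_j]=0$; the ordered monomials in the generators form a basis, $W_0=\mathbb{C}$, and $W_r\otimes W_1\cong W_{r+1}$.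

\begin{lemma}\label{lem:weyl}
Let $P$ be a commutative algebra and $B=P\otimes W_n$.
\begin{enumerate}
\item[(a)] The centralizer of $W_n$ in $B$ is $P$. In particular $P$ is the center of $B$.
\item[(b)] If $D$ is a derivation of $B$, then $DP\subset P$, and there is $m\in B$ with $Dw=[m,w]$ for all $w\in W_n$.
\end{enumerate}
\end{lemma}

\begin{proof}
Put $(w_1,\dots,w_{2n})=(p_1,\dots,p_n,q_1,\dots,q_n)$ and $(t_1,\dots,t_{2n})=(q_1,\dots,q_n,-p_1,\dots,-p_n)$, so that $[w_a,t_b]=\delta_{ab}$. Identify $B$ with $P\otimes\mathbb{C}[t_1,\dots,t_{2n}]$ as a vector space through the ordered monomials $t^\nu$. By \eqref{eq:leibniz}, $\operatorname{ad}w_a=\partial/\partial t_a$. The common kernel of these operators is $P$, which proves (a). For $z\in P$ and $a\in B$ we have $[Dz,a]=D[z,a]-[z,Da]=0$, so $Dz\in P$. Applying $D$ to the scalar $[w_a,w_b]$ gives $[w_a,Dw_b]=[w_b,Dw_a]$. So Lemma~\ref{lem:poincare} applies to $f_a=-Dw_a$ and gives $m$ with $[w_a,m]=-Dw_a$. The derivations $D$ and $\operatorname{ad}m$ agree on the generators of $W_n$, hence on $W_n$.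
\end{proof}

\subsection{Simultaneous slices}

In Example~\ref{ex:affine} conjugation by $x$ translates $y$ by a scalar. In general we have a commuting family of derivations, and we need elements on which \emph{all} of them take scalar values, since this is what the second relation in \eqref{eq:model} asks. Lemma~\ref{lem:eqslice} controls one derivation only: a slice for one member of the family may be sent to a nonscalar by another. The next result shows that there are enough simultaneous slices.

\begin{proposition}\label{prop:slices}
Let $B$ be of type $S$, let $\mathfrak{h}$ be a finite-dimensional vector space, and let $h\mapsto\partial_h$ be a linear map from $\mathfrak{h}$ to the derivations of $B$ such that the $\partial_h$ commute with each other and with $G$ and kill $B^U$. Put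
\[
B_0=\bigcap_h\ker\partial_h,\qquad E=\{a\in B:\partial_ha\in\mathbb{C}\text{ for all }h\},\qquad L=\{\ell_a:a\in E\}\subset\mathfrak{h}^*,
\]
where $\ell_a(h)=\partial_ha$. Let $v_1,\dots,v_k\in E$ be any elements such that the $\ell_i=\ell_{v_i}$ form a basis of $L$. Then:
\begin{enumerate}
\item[(a)] $[v_i,B_0]\subset B_0$, $[v_i,v_j]\in B_0$, and $gv_i-v_i\in B_0$ for $g\in G$;
\item[(b)] $B$ is a free left $B_0$-module with basis $v^\nu$, $\nu\in\mathbb{N}^k$.
\end{enumerate}
\end{proposition}

\begin{proof}
(a) For $z\in B_0$ we have $\partial_h[v_i,z]=[\ell_i(h),z]=0$, $\partial_h[v_i,v_j]=[\ell_i(h),v_j]+[v_i,\ell_j(h)]=0$, and $\partial_h(gv_i-v_i)=g\ell_i(h)-\ell_i(h)=0$.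

(b) Let $B'=\sum_\nu B_0v^\nu$.

\emph{$B'$ is a subalgebra, stable under $G$ and the $\partial_h$.} Let $B'_d$ be the sum of the spaces $B_0v_{i_1}\cdots v_{i_e}$ over all words of length $e\le d$. Since $v_iz=zv_i+[v_i,z]$, induction on $e$ gives $v_{i_1}\cdots v_{i_e}B_0\subset B'_e$, so $B'_dB'_e\subset B'_{d+e}$. Exchanging two adjacent letters in a word of length $e$ changes it by an element of $B'_{e-2}$, because $[v_i,v_j]\in B_0$. By induction $B'_d=\sum_{|\nu|\le d}B_0v^\nu$, so $B'=\bigcup_dB'_d$ is a subalgebra. It is $G$-stable because $gB_0=B_0$ and $gv_i\in v_i+B_0$, and it is $\partial_h$-stable by \eqref{eq:leibniz}.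

\emph{Freeness.} Choose $h_1,\dots,h_k\in\mathfrak{h}$ with $\ell_i(h_j)=\delta_{ij}$. By \eqref{eq:leibniz}, $\partial_{h_i}(zv^\nu)=\nu_izv^{\nu-\epsilon_i}$ for $z\in B_0$. Given a relation $\sum_\nu z_\nu v^\nu=0$ with some $z_\nu\neq0$, take such a $\nu$ with $|\nu|$ maximal and apply $\partial_{h_1}^{\nu_1}\cdots\partial_{h_k}^{\nu_k}$. Every other term is killed, since it has $\nu'_i<\nu_i$ for some $i$, and we get $\nu!\,z_\nu=0$, a contradiction. So $B'\cong B_0\otimes\mathbb{C}[t_1,\dots,t_k]$ as vector spaces, with $\partial_{h_i}=\partial/\partial t_i$.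

\emph{$B'=B$.} Suppose not. We look for an element outside $B'$ that is as close to invariant as possible, and show that it yields a new simultaneous slice. The $\partial_h$ are locally nilpotent by Lemma~\ref{lem:nilp}. They act on the nonzero space $(B/B')^U$, where they remain commuting and locally nilpotent. As $\mathfrak{h}$ is finite-dimensional, their common kernel there is nonzero, and it is $T$-stable. By (R1) there is a weight vector $a\in B\setminus B'$, of weight $\gamma$ say, with
\begin{equation}\label{eq:aprops}
ua-a\in B'\quad(u\in U),\qquad f_h:=\partial_ha\in B'\quad(h\in\mathfrak{h}).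
\end{equation}
The $f_h$ have weight $\gamma$ or vanish. Since $\partial_{h_i}f_{h_j}=\partial_{h_j}f_{h_i}$, Lemma~\ref{lem:poincare} gives $b\in B'$ with $\partial_{h_i}b=f_{h_i}$ for all $i$. The $\partial_{h_i}$ preserve weights, so we may replace $b$ by its component of weight $\gamma$, which lies in $B'$. Replacing $a$ by $a-b$ keeps $a\notin B'$, the weight, and \eqref{eq:aprops}, and now $f_{h_i}=0$ for all $i$.

Let $L^\perp=\{h:\ell_i(h)=0\text{ for all }i\}$, so $\mathfrak{h}=L^\perp\oplus\operatorname{span}(h_1,\dots,h_k)$. For $h\in L^\perp$, $\partial_h$ kills $B'$ by \eqref{eq:leibniz}, so $uf_h-f_h=\partial_h(ua-a)=0$ and $f_h\in B^U$. If $f_h=0$ for all $h\in L^\perp$, then $a\in B_0\subset B'$, which is false. Otherwise $\gamma\in S$ and $f_h\in\mathbb{C}x_\gamma$ for all $h\in\mathfrak{h}$. Here the type of $B$ is used: $a'=x_\gamma^{-1}a$ exists in $B$ and satisfies $\partial_ha'=x_\gamma^{-1}f_h\in\mathbb{C}$. So $a'\in E$, $\ell_{a'}\ne0$, and $\ell_{a'}(h_i)=0$ for all $i$. But $\ell_{a'}\in L$ gives $\ell_{a'}=\sum_i\ell_{a'}(h_i)\ell_i=0$, a contradiction.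
\end{proof}

\subsection{Central invariants}

When the $x_\rho$ are central, conjugation by them gives no information, and we use the action of $U$ itself, one central direction at a time. Each direction gives a slice $s$. Either $s$ can be made central, or it has a partner $b$ with $[s,b]=1$ and a Weyl algebra splits off.

\begin{proposition}\label{prop:weyl}
Let $B$ be of type $S$ with $B^U$ central in $B$. Then $B=P\otimes W_n$ for some $n\ge0$, where $P$ is the center of $B$ and $W_n\subset B$ is a subalgebra isomorphic to the $n$-th Weyl algebra.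
\end{proposition}

\begin{proof}
We use induction on $\dim U$, for all groups $T\ltimes U$ with $T$ fixed. If $U=1$, then $B=B^U$ is commutative and $n=0$. Otherwise the center of the nilpotent Lie algebra $\mathfrak{u}$ is nonzero and $T$-stable, and $U$ acts trivially on it. Choose in it a weight vector $\xi$, of weight $\alpha$. Then $\operatorname{Ad}(g)\xi=\alpha(g)\xi$ for $g\in G$, so $N=\exp(\mathbb{C}\xi)$ is normal in $G$, and $G/N=T\ltimes(U/N)$. The subalgebra $B^N=\ker\xi$ is a $G/N$-algebra of type $S$ whose $U/N$-invariants $B^U$ are central. By induction $B^N=P_1\otimes W_r$ with center $P_1$. If $\xi$ acts on $B$ by zero, then $B=B^N$ and we are done.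

Suppose $\xi\ne0$ on $B$. By (R3) and Lemma~\ref{lem:eqslice} there is $s\in B$ with $\xi s=1$. The derivation $\operatorname{ad}s$ preserves $B^N$, since $\xi[s,z]=[1,z]=0$ for $z\in B^N$. By Lemma~\ref{lem:weyl}(b) it preserves $P_1$, and there is $m\in B^N$ with $[s-m,W_r]=0$. Replace $s$ by $s-m$; it is still a slice. Let $D=\operatorname{ad}s|_{P_1}$ and $B'=\sum_jP_1s^j$, a subalgebra because $[s,P_1]\subset P_1$. It commutes with $W_r$. By Lemma~\ref{lem:slice}, $B=\bigoplus_j(P_1\otimes W_r)s^j$ freely, so multiplication is an isomorphism of algebras $B'\otimes W_r\to B$, and $B'$ is free over $P_1$ with basis $s^j$.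

If $D=0$, then $B'$ is commutative, and it is the center of $B$ by Lemma~\ref{lem:weyl}(a).

Suppose $D\ne0$. We want a slice for $D$ in $P_1$. The center $P_1$ of $B^N$ is $G$-stable and contains $B^U$, so it is of type $S$, and $D$ kills $B^U$ because $B^U$ is central in $B$; this is where that hypothesis is used. From $g\xi g^{-1}=\alpha(g)\xi$ we get $\xi(gs)=\alpha(g)^{-1}$, so $gs-\alpha(g)^{-1}s\in B^N$ commutes with $P_1$. Hence $g(Dz)=[gs,gz]=\alpha(g)^{-1}D(gz)$ for $z\in P_1$. Lemma~\ref{lem:eqslice} now gives $b\in P_1$ with $[s,b]=Db=1$, and $D$ is locally nilpotent. By Lemma~\ref{lem:slice}, $P_1$ is free over $P'=\ker D$ with basis $b^i$, so $B'$ is free over $P'$ with basis $b^is^j$. The algebra $P'$ is commutative and commutes with $b$ and $s$, and $s,b$ generate a copy of $W_1$. So $B'=P'\otimes W_1$ and $B=P'\otimes W_{r+1}$, with center $P'$ by Lemma~\ref{lem:weyl}(a).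
\end{proof}

\section{The structure of $\mathcal{O}(G)_J$ for an arbitrary cocycle}\label{sec:structure}

\begin{proposition}\label{prop:structure}
Let $J$ be any Hopf $2$-cocycle for $\mathcal{O}(G)$ and $A=\mathcal{O}(G)_J$. There are a subalgebra $Q$ of the center of $A$, a subgroup $R_0\subset\Lambda$ with $x_\rho\in Q$ for $\rho\in R_0$, elements $u_1,\dots,u_d\in A$ and $\ell_{u_1},\dots,\ell_{u_d}\in\operatorname{Hom}(\Lambda,\mathbb{C})$ such that
\begin{enumerate}
\item[(i)] $[u_i,u_j]\in Q$ for all $i,j$;
\item[(ii)] $[u_i,x_\lambda]=\ell_{u_i}(\lambda)x_\lambda$ for all $i$ and all $\lambda\in\Lambda$;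
\item[(iii)] $A$ is a free $Q$-module with basis $x_\lambda u^\nu$, where $\nu\in\mathbb{N}^d$ and $\lambda$ runs over a set of representatives of $\Lambda/R_0$.
\end{enumerate}
\end{proposition}

The proof occupies this section. It descends along a chain of $G$-stable subalgebras, and each step splits off one family of generators:
\[
A\ \underset{x_\mu}{\supset}\ A_1\ \underset{v_i}{\supset}\ Z\ \underset{W_n}{\supset}\ P\ \underset{x_\rho}{\supset}\ P_0\ \underset{y_j}{\supset}\ Q .
\]
In Example~\ref{ex:affine} with $c\ne0$ the chain is $A=A_1\supset Z=P=\mathbb{C}[x^{\pm1}]\supset P_0=Q=\mathbb{C}$, with $v_1=y$.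

\subsection{The semisimple part of conjugation by characters}

In the model algebra, conjugation by $e_\lambda$ rescales each $e_\mu$ and translates each $v\in V$ by the scalar $\ell(v)(\lambda)$. We recover these two effects in $A$ as the semisimple and unipotent parts of
\[
\theta_\lambda(a)=x_\lambda^{-1}ax_\lambda .
\]
Since $x_\mu x_\lambda\in\mathbb{C}^\times x_{\lambda+\mu}$, we have $\theta_\lambda\theta_\mu=\theta_{\lambda+\mu}$, and $\theta_\lambda$ commutes with $G$ because $g\cdot x_\lambda\in\mathbb{C}^\times x_\lambda$. By Lemma~\ref{lem:LF}, $A=\bigoplus_\chi A_\chi$, where $\chi$ runs over functions $\Lambda\to\mathbb{C}$ and $A_\chi$ is the $G$-stable joint generalized eigenspace on which $\theta_\lambda$ has eigenvalue $\chi(\lambda)$. For an automorphism $\theta$ and scalars $c,c'$, the identity $\theta\otimes\theta-cc'=(\theta-c)\otimes\theta+c\otimes(\theta-c')$, whose two terms commute, shows that $A_\chi A_{\chi'}\subset A_{\chi\chi'}$. In particular $A_1$, the summand of the constant function $1$, is a subalgebra.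

We have $\theta_\lambda x_\mu=\chi_\mu(\lambda)x_\mu$ with $\chi_\mu(\lambda)=\eta(\mu,\lambda)/\eta(\lambda,\mu)$, and $\chi_{\mu+\mu'}=\chi_\mu\chi_{\mu'}$ because $\theta_\lambda$ is an automorphism. Let $R=\{\mu:\chi_\mu=1\}$, the subgroup of those $\mu$ for which $x_\mu$ commutes with all $x_\lambda$. By Lemma~\ref{lem:unit}, a nonzero $A_\chi$ contains some $x_\mu$. Then $\chi=\chi_\mu$, and $x_\mu A_1\subset A_\chi$ and $x_\mu^{-1}A_\chi\subset A_1$ give $A_\chi=x_\mu A_1$. Therefore
\begin{equation}\label{eq:step1}
A=\bigoplus_{\mu\in\Lambda/R}x_\mu A_1,\qquad A_1^U=\bigoplus_{\rho\in R}\mathbb{C}x_\rho ,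
\end{equation}
where $\mu$ runs over representatives, and $A_1$ is of type $R$.

\subsection{The unipotent part}\label{ss:unip}

On $A_1$ the operator $\theta_\lambda-1$ is locally nilpotent, so $\partial_\lambda=\log\theta_\lambda=\sum_{j\ge1}(-1)^{j-1}(\theta_\lambda-1)^j/j$ is defined and locally nilpotent, and $\exp(t\partial_\lambda)=\theta_\lambda^t$ for $t\in\mathbb{Z}$. It is a derivation: for $a,b\in A_1$ the expression $\exp(t\partial_\lambda)(ab)-\exp(t\partial_\lambda)(a)\exp(t\partial_\lambda)(b)$ is polynomial in $t$ and vanishes on $\mathbb{Z}$, so it vanishes identically, and its linear term is $\partial_\lambda(ab)-(\partial_\lambda a)b-a\,\partial_\lambda b$. As the $\theta_\lambda$ commute and $\theta_{\lambda+\mu}=\theta_\lambda\theta_\mu$, the map $\lambda\mapsto\partial_\lambda$ is additive, and it extends linearly to $\mathfrak{h}=\mathbb{C}\otimes\Lambda$. The $\partial_h$ commute with each other and with $G$ and kill $A_1^U$.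

Let $Z=\bigcap_h\ker\partial_h$. It consists of the elements of $A_1$ fixed by all $\theta_\lambda$, so it is the centralizer of $A^U$ in $A$. Proposition~\ref{prop:slices}, with $\mathfrak{h}^*=\operatorname{Hom}(\Lambda,\mathbb{C})$, gives $v_1,\dots,v_k\in A_1$ and linearly independent $\ell_1,\dots,\ell_k\in\operatorname{Hom}(\Lambda,\mathbb{C})$ with
\begin{equation}\label{eq:step2}
A_1=\bigoplus_\nu Zv^\nu\ \text{freely},\qquad[v_i,Z]\subset Z,\qquad[v_i,v_j]\in Z,\qquad gv_i-v_i\in Z .
\end{equation}
Since $\partial_\lambda^2v_i=0$, we have $\theta_\lambda v_i=v_i+\ell_i(\lambda)$, that is,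
\begin{equation}\label{eq:vx}
[v_i,x_\lambda]=\ell_i(\lambda)x_\lambda .
\end{equation}
The $v_i$ are not unique, and we shall use this freedom. Proposition~\ref{prop:slices} holds for every admissible choice, so \eqref{eq:step2} and \eqref{eq:vx} persist if we subtract elements of $Z$ from the $v_i$, or if we apply the same invertible constant linear substitution to the $v_i$ and the $\ell_i$.

\subsection{The Weyl factor}

What remains is to understand $Z$ and the commutators of the $v_i$ with $Z$ and with each other. The algebra $Z$ is $G$-stable, $Z^U=A_1^U$, and $Z^U$ is central in $Z$. By Proposition~\ref{prop:weyl}, $Z=P\otimes W_n$ with $P$ the center of $Z$. By Lemma~\ref{lem:weyl}(b), the derivation $\operatorname{ad}v_i$ of $Z$ preserves $P$ and agrees on $W_n$ with $\operatorname{ad}m_i$ for some $m_i\in Z$. Replace $v_i$ by $v_i-m_i$. From now on the $v_i$ commute with $W_n$. Put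
\[
D_i=\operatorname{ad}v_i|_P,\qquad c_{ij}=[v_i,v_j].
\]
The element $c_{ij}\in Z$ commutes with $W_n$, so $c_{ij}\in P$ by Lemma~\ref{lem:weyl}(a).

\subsection{The action of the $v_i$ on the center of $Z$}

The $D_i$ form a second commuting family, to be split again into a semisimple and a nilpotent part. They commute because $[D_i,D_j]=\operatorname{ad}c_{ij}|_P=0$. They commute with $G$: the center $P$ is $G$-stable, and if $gv_i=v_i+z$ with $z\in Z$, then $g[v_i,a]=[v_i+z,ga]=[v_i,ga]$ for $a\in P$. By Lemma~\ref{lem:LF}, $P=\bigoplus_{\kappa\in\mathbb{C}^k}P_\kappa$, where $P_\kappa$ is the $G$-stable joint generalized eigenspace on which $D_i$ has eigenvalue $\kappa_i$. The formula $(D_i-\kappa_i-\kappa'_i)^N(aa')=\sum_j\binom Nj(D_i-\kappa_i)^ja\cdot(D_i-\kappa_i')^{N-j}a'$ gives $P_\kappa P_{\kappa'}\subset P_{\kappa+\kappa'}$.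

We have $P^U=Z^U$, so $P$ is of type $R$, and $D_ix_\rho=\ell_i(\rho)x_\rho$ by \eqref{eq:vx}. A nonzero $P_\kappa$ contains some $x_\rho$ by Lemma~\ref{lem:unit}; then $\kappa_i=\ell_i(\rho)$, and $x_\rho P_0\subset P_\kappa$ and $x_\rho^{-1}P_\kappa\subset P_0$ give $P_\kappa=x_\rho P_0$. With $R_0=\{\rho\in R:\ell_i(\rho)=0\text{ for all }i\}$ we obtain
\begin{equation}\label{eq:step4}
P=\bigoplus_{\rho\in R/R_0}x_\rho P_0,\qquad P_0^U=\bigoplus_{\rho\in R_0}\mathbb{C}x_\rho .
\end{equation}
So $P_0$ is a commutative algebra of type $R_0$, and the $D_i$ kill $P_0^U$. Let $Q=\{a\in P_0:D_ia=0\text{ for all }i\}$; it contains $x_\rho$ for $\rho\in R_0$. Proposition~\ref{prop:slices}, applied to $P_0$ with $\mathfrak{h}=\mathbb{C}^k$ and $\partial_h=\sum_ih_iD_i$, shows that $P_0=Q[y_1,\dots,y_m]$ is a polynomial ring, that all $D_iy_j$ are scalars, and that the functionals $h\mapsto\partial_hy_j$, $1\le j\le m$, are linearly independent. Choose a basis $h^{(1)},\dots,h^{(k)}$ of $\mathbb{C}^k$ with $\partial_{h^{(i)}}y_j=\delta_{ij}$ for all $i\le k$, $j\le m$, and replace $v_i$ by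 $\sum_rh^{(i)}_rv_r$. This is allowed by Section~\ref{ss:unip}. It relabels the $P_\kappa$ by an invertible linear map, leaves $P_0$, $Q$, $R_0$ unchanged, and keeps $[v_i,W_n]=0$ and $c_{ij}\in P$. Now, on $P_0$,
\begin{equation}\label{eq:Dy}
D_i=\partial/\partial y_i\quad(i\le m),\qquad D_i=0\quad(i>m).
\end{equation}
An element of $Q$ commutes with $Z$ since it lies in $P$, with all $x_\lambda$ since it lies in $Z$, and with all $v_i$ by definition. These elements generate $A$ by \eqref{eq:step1} and \eqref{eq:step2}, so $Q$ is central in $A$.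

\subsection{Straightening the commutators $c_{ij}$}

All commutators are now of the required form except $c_{ij}$, which so far lie only in $P$. The Jacobi identity for $v_i,v_j,v_l$ reads
\begin{equation}\label{eq:jacobi}
D_ic_{jl}+D_jc_{li}+D_lc_{ij}=0 .
\end{equation}
Replacing $v_i$ by $v_i-z_i$ with $z_i\in P$ preserves the $\ell_i$, the $D_i$ and the relation $[v_i,W_n]=0$, and it acts on the commutators by
\begin{equation}\label{eq:gauge}
c_{ij}\longmapsto c_{ij}-D_iz_j+D_jz_i .
\end{equation}
If the $D_i$ are viewed as commuting vector fields, \eqref{eq:jacobi} says that $c$ is a closed $2$-form and \eqref{eq:gauge} changes it by an exact one; we show that $c$ can be moved into $Q$. As a small instance, in $\mathcal{D}(\mathbb{G}_m^2)$ take $v_1=x_1\partial_{x_1}$ and $v_2=x_2\partial_{x_2}+x_1$. Then $[v_i,x_j]=\delta_{ij}x_j$ and $c_{12}=x_1$, and the correction $z_2=D_1^{-1}c_{12}=x_1$ removes $c_{12}$. The $D_i$ preserve each $P_\kappa$, so \eqref{eq:jacobi} holds for each component $c^{(\kappa)}_{ij}\in P_\kappa$, and corrections $z_i\in P_\kappa$ change only that component.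

\emph{Components with $\kappa\neq0$.} Only finitely many occur. Fix one and choose $r$ with $\kappa_r\ne0$. On $P_\kappa$ the operator $D_r$ is $\kappa_r$ plus a locally nilpotent operator, so it is invertible. Put $z_j=D_r^{-1}c^{(\kappa)}_{rj}\in P_\kappa$; then $z_r=0$, and by \eqref{eq:gauge} the new $c^{(\kappa)}_{rj}$ vanish for all $j$. Now \eqref{eq:jacobi} for $(r,j,l)$ gives $D_rc^{(\kappa)}_{jl}=0$, so $c^{(\kappa)}_{jl}=0$ for all $j,l$. After finitely many such corrections all $c_{ij}$ lie in $P_0$.

\emph{The component $\kappa=0$.} Here no $D_r$ is invertible, but $D_1,\dots,D_m$ are surjective by \eqref{eq:Dy}. We proceed for $r=1,\dots,m$ in turn, assuming at step $r$ that $c_{ij}=0$ for all $i<r$ and all $j$. By \eqref{eq:jacobi}, $D_ic_{jl}=0$ for $i<r$, so all $c_{jl}$ lie in $Q[y_r,\dots,y_m]$. For $j>r$ choose $z_j\in Q[y_r,\dots,y_m]$ with $\partial z_j/\partial y_r=c_{rj}$, and put $z_j=0$ for $j\le r$. By \eqref{eq:gauge}, the new $c_{rj}$ is $c_{rj}-D_rz_j=0$ for $j>r$. For $i<r$ and any $j$ the new $c_{ij}$ is $0-D_iz_j+D_jz_i=0$, since $z_j$ does not involve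 $y_i$ and $z_i=0$; by antisymmetry $c_{rj}=0$ for $j<r$ as well, and $c_{rr}=0$. So the assumption holds at step $r+1$. After step $m$ we have $c_{ij}=0$ for $i\le m$, and \eqref{eq:jacobi} gives $D_ic_{jl}=0$ for $i\le m$. By \eqref{eq:Dy}, all $c_{jl}$ lie in $Q$.

\subsection{End of the proof of Proposition~\ref{prop:structure}}

Let $w_1,\dots,w_{2n}$ be the standard generators of $W_n$, and let $(u_1,\dots,u_d)$ be the list $(y_1,\dots,y_m,w_1,\dots,w_{2n},v_1,\dots,v_k)$. Then
\[
[v_i,v_j]=c_{ij}\in Q,\quad[v_i,y_j]=\delta_{ij},\quad[w_a,w_b]\in\mathbb{C},\quad[v_i,w_a]=[y_i,y_j]=[y_j,w_a]=0,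
\]
which is (i). Part (ii) holds with $\ell_{v_i}=\ell_i$ by \eqref{eq:vx} and with $\ell_{y_j}=\ell_{w_a}=0$, since $y_j,w_a\in Z$. For (iii), combine \eqref{eq:step1}, \eqref{eq:step2}, $Z=P\otimes W_n$, \eqref{eq:step4} and $P_0=Q[y_1,\dots,y_m]$: the elements $x_\mu x_\rho u^\nu$, with $\mu$ and $\rho$ running over representatives of $\Lambda/R$ and $R/R_0$, form a basis of $A$ over the central subalgebra $Q$. Here $x_\mu x_\rho\in\mathbb{C}^\times x_{\mu+\rho}$, and $\mu+\rho$ runs over a set of representatives of $\Lambda/R_0$. \qed

\section{Proof of Theorem~\ref{thm:main}}\label{sec:proof}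

Let $J$ be minimal, so $A=\mathcal{O}(G)_J$ is simple by (S).

\emph{The center of $A$ is $\mathbb{C}$.} A nonzero central element $z$ generates the nonzero ideal $zA=A$, so it is invertible, and the center is a field extension of $\mathbb{C}$. Its dimension over $\mathbb{C}$ is at most countable, since $A$ is finitely generated. A transcendental element $t$ would give uncountably many linearly independent elements $(t-a)^{-1}$, $a\in\mathbb{C}$. So the center is algebraic over $\mathbb{C}$, hence equal to $\mathbb{C}$.

\emph{The data.} In Proposition~\ref{prop:structure} we therefore have $Q=\mathbb{C}$, and $R_0=0$ because $x_\rho$ is not a scalar for $\rho\neq0$. So the elements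
\begin{equation}\label{eq:basis}
x_\lambda u^\nu\qquad(\lambda\in\Lambda,\ \nu\in\mathbb{N}^d)
\end{equation}
form a basis of $A$ over $\mathbb{C}$. In particular $u_1,\dots,u_d$ is a basis of its span $V\subset A$. By (i), $\omega(v,w)=[v,w]$ is an alternating scalar form on $V$. Let $\ell:V\to\operatorname{Hom}(\Lambda,\mathbb{C})$ be the linear map with $\ell(u_i)=\ell_{u_i}$. By (ii) and Proposition~\ref{prop:Atype}, the relations \eqref{eq:model} hold in $A$, so there is an algebra homomorphism
\[
\psi:A(\Lambda,\eta;V,\ell,\omega)\to A,\qquad e_\lambda\mapsto x_\lambda,\quad v\mapsto v .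
\]

\emph{$\psi$ is an isomorphism.} Let $\lambda_1,\dots,\lambda_r$ be a basis of $\Lambda$, put $|\sum_ia_i\lambda_i|=\sum_i|a_i|$, and let $Y$ be the span of $1$, the $e_{\pm\lambda_i}$ and $V$ in the model algebra; $Y$ generates it. Take a product of at most $N$ factors from the $e_{\pm\lambda_i}$ and the $u_j$. Moving the $e$'s to the left by $ve_\lambda=e_\lambda(v+\ell(v)(\lambda))$ writes it as a combination of terms $e_\lambda u_{j_1}\cdots u_{j_e}$ with $|\lambda|\le N$ and $e\le N$. Exchanging adjacent $u$'s changes such a word by a scalar times a shorter word, so by induction on the length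
\begin{equation}\label{eq:growth}
Y^N\subset\operatorname{span}\{e_\lambda u^\nu:|\lambda|\le N,\ |\nu|\le N\}.
\end{equation}
Thus the $e_\lambda u^\nu$ span the model algebra. Their images \eqref{eq:basis} form a basis of $A$, so they form a basis too, and $\psi$ is bijective.

\emph{Dimension.} By \eqref{eq:growth}, $\dim Y^N\le(2N+1)^r(N+1)^d$. On the other hand $Y^N$ contains the basis elements $e_\lambda u^\nu$ with $|\lambda|+|\nu|\le N$, since $e_\lambda$ is a nonzero multiple of a product of $|\lambda|$ elements $e_{\pm\lambda_i}$; if $r+d>0$, there are at least $(N/(r+d))^{r+d}$ of them. So the Gelfand--Kirillov dimension of the model algebra is $r+d=\operatorname{rank}\Lambda+\dim V$, also in the trivial case $r+d=0$. By Lemma~\ref{lem:GK} this equals $\dim G=\dim T+\dim U$, and $\operatorname{rank}\Lambda=\dim T$ gives $\dim V=\dim U$.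

\emph{Joint nondegeneracy.} An element of $K_V$ commutes with $V$ and with all $e_\lambda$, so it is central; for $\lambda\in K_\Lambda$ the element $e_\lambda$ commutes with all $e_\mu$ and with $V$, so it is central. The center is $\mathbb{C}$, and by \eqref{eq:basis} neither a nonzero element of $V$ nor $e_\lambda$ with $\lambda\neq0$ is a scalar. Hence $K_V=0$ and $K_\Lambda=0$. \qed

\begin{remark}
That $G$ is connected and solvable is used in (S) and in the decomposition $G=T\ltimes U$, which makes $\Lambda$ a lattice and $A$ an algebra of type $\Lambda$. Minimality is used only to know that $A$ is simple, and simplicity only to know that the center of $A$ is $\mathbb{C}$. Minimality cannot be dropped: for $J=\varepsilon\otimes\varepsilon$ and $G\ne1$ the algebra $A=\mathcal{O}(G)$ is commutative and different from $\mathbb{C}$, while a jointly nondegenerate algebra has center $\mathbb{C}$.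
\end{remark}

\begin{thebibliography}{9}

\bibitem{Gelaki}
Shlomo Gelaki, \emph{Twisting of affine algebraic groups, III}, arXiv:2610.29948 (2026).

\end{thebibliography}
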